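\title{Recurrence and a spectral gap for Frobenius decomposition matrices}

\begin{abstract}
Let $(R,\mathfrak m,k)$ be an F-finite Noetherian local ring of characteristic $p>0$ over which the Krull--Schmidt theorem holds, let $\alpha=\log_p[k:k^p]$, and let $M$ be a finitely generated $R$-module. Decomposing the Frobenius pushforwards of $M$ into indecomposable modules gives a nonnegative integer matrix $\operatorname{Mat}(M)$, possibly infinite. We prove the conjecture, posed in a paper of Mukhopadhyay and Smirnov, that $\operatorname{Mat}(M)$ has no $1/p^{\dim M+\alpha}$-null recurrent class. The reason is a gap in growth rates: for an indecomposable module $X$, the multiplicity of $X$ in $F^e_*X$ is either $O(p^{e(\dim X-1+\alpha)})$ or asymptotic to a positive multiple of $p^{e(\dim X+\alpha)}$. We characterize the modules of the second kind, show that their class is determined by their annihilator, which is prime, and prove that the members of such a class equidistribute in Frobenius pushforwards.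
\end{abstract}

\section{The question and the results}\label{sec:intro}

\subsection{The F-decomposition matrix}

Throughout, $(R,\mathfrak m,k)$ is a Noetherian local ring of prime characteristic $p>0$. For an $R$-module $N$ and $e\ge0$, let $F^e_*N$ be the abelian group $N$ with $r\in R$ acting as multiplication by $r^{p^e}$; an element $a\in N$ viewed in $F^e_*N$ is written $F^e_*a$. We make two assumptions. First, $R$ is \emph{F-finite}: $F_*R$ is a finitely generated $R$-module. Then $F^e_*N$ is finitely generated whenever $N$ is, and $[k:k^p]$ is finite; we put $\alpha=\alpha(R)=\log_p[k:k^p]$. Second, the \emph{Krull--Schmidt theorem} holds: the decomposition of a finitely generated module into indecomposable modules is unique up to isomorphism and order. This is the case, for instance, when $R$ is complete.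

All modules are finitely generated. We write $\dim N$ for the Krull dimension, $\mu(N)=\dim_kN/\mathfrak mN$ for the minimal number of generators, $\ell$ for length, and $A\mid B$ when $A$ is isomorphic to a direct summand of $B$. For an indecomposable module $Y$, let $m_Y(N)$ be the number of copies of $Y$ in a decomposition of $N$ into indecomposables. By Krull--Schmidt, $m_Y$ is additive on direct sums and $m_Y(N)$ is the largest $b$ with $Y^b\mid N$; in particular $Y\mid A\oplus B$ implies $Y\mid A$ or $Y\mid B$. We do not assume that endomorphism rings of indecomposable modules are local.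

Let $M\ne0$ be a module. Let $\operatorname{find}(M)$ be the countable set of isomorphism classes of indecomposable summands of the modules $F^e_*M$, $e\ge0$. The \emph{F-decomposition matrix} $T=\operatorname{Mat}(M)$ has rows and columns indexed by $\operatorname{find}(M)$ and entries $t_{XY}=m_Y(F_*X)$. Each row has finitely many nonzero entries. Applying $F_*$ to a decomposition of $F^n_*X$ gives $m_Y(F^{n+1}_*X)=\sum_Zm_Z(F^n_*X)\,t_{ZY}$, so by induction
\begin{equation}\label{eq:powers}
(T^n)_{XY}=m_Y(F^n_*X)\qquad(n\ge0),
\end{equation}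
and $m_Y(F^n_*M)=\sum_Xm_X(M)(T^n)_{XY}$. The matrix thus records the decompositions of all pushforwards of $M$. The diagonal entries of its powers,
\[
b_n(X)=m_X(F^n_*X)=(T^n)_{XX},
\]
count how often $X$ returns as a summand of its own pushforwards.

\subsection{Recurrence}

Let $T=(t_{XY})$ be a nonnegative matrix indexed by a countable set, with finitely many nonzero entries in each row. We view $T$ as a weighted directed graph, so that $(T^n)_{XY}$ is the total weight of the paths of length $n$ from $X$ to $Y$, the weight of a path being the product of the weights of its edges. Write $X\to Y$ if $(T^n)_{XY}>0$ for some $n\ge1$. A \emph{class} of $T$ is an equivalence class of the relation ``$X\to Y$ and $Y\to X$'' on the set of indices $X$ with $X\to X$. A path between two members of a class never leaves the class. The \emph{first-return coefficients} are $f^{(1)}_{XX}=t_{XX}$ and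
\[
f^{(n)}_{XX}=\sum_{Y_1,\dots,Y_{n-1}\ne X}t_{XY_1}t_{Y_1Y_2}\cdots t_{Y_{n-1}X}\qquad(n\ge2),
\]
and $G_X(z)=\sum_{n\ge1}f^{(n)}_{XX}z^n$. For $r>0$, a class $\mathcal C$ is \emph{$r$-recurrent} if $G_X(r)=1$ for $X\in\mathcal C$. An $r$-recurrent class is \emph{$r$-positive recurrent} if $\sum_nnf^{(n)}_{XX}r^n<\infty$ and \emph{$r$-null recurrent} if this sum is infinite. None of this depends on the choice of $X\in\mathcal C$ (Lemma~\ref{lem:renewal}(d)). A class is \emph{aperiodic} if $\gcd\{n\ge1:(T^n)_{XX}>0\}=1$ for its members $X$. For $T=\operatorname{Mat}(M)$, formula~\eqref{eq:powers} says that $X\to Y$ means $Y\mid F^n_*X$ for some $n\ge1$. Hence the class of $X$ and the numbers $f^{(n)}_{XX}$ are the same in every $\operatorname{Mat}(M)$ with $X\in\operatorname{find}(M)$, and we speak of the class of an indecomposable module $X$ with $X\to X$.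

These notions measure the growth of $(T^n)_{XX}$ against $r^{-n}$. By Lemma~\ref{lem:renewal}, a class is $r$-recurrent exactly when the sequence $(T^n)_{XX}r^n$ is bounded and has divergent sum, and it is positive recurrent as soon as the sequence is also eventually bounded away from zero. Null recurrence is intermediate behavior: the terms are not summable, yet they come arbitrarily close to zero. For $\operatorname{Mat}(M)$ the natural scale is $r=1/p^{\dim M+\alpha}$. Indeed $b_n(X)=O(p^{n(\dim M+\alpha)})$ for every $X\in\operatorname{find}(M)$ (Lemma~\ref{lem:growth}), and this rate occurs: if $k$ is perfect and $R=M=k[[x_1,\dots,x_d]]$, then $F_*R$ is free on the $p^d$ monomials with all exponents below $p$, so $\operatorname{Mat}(R)=(p^d)$ and $G_R(z)=p^dz$. The following conjecture is posed in \cite{MS}.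

\medskip
\noindent\textbf{Conjecture} (Nonexistence of null recurrence)\textbf{.} \emph{Let $M$ be a finitely generated $R$-module. Then $\operatorname{Mat}(M)$ has no $1/p^{\dim M+\alpha}$-null recurrent class.}
\medskip

A finite class $\mathcal C$ is never null recurrent. If $T'$ is the restriction of $T$ to $\mathcal C\setminus\{X\}$, and $a=(t_{XY})_Y$ and $a'=(t_{YX})_Y$ are the corresponding row and column, then $G_X(z)=t_{XX}z+z^2a(I-zT')^{-1}a'$ is a rational function. If $G_X(r)=1$, then $|G_X|\le1$ on the disk $|z|<r$, so $G_X$ has no pole with $|z|\le r$ and $G_X'(r)<\infty$. The conjecture is therefore about infinite classes, and for these matrix theory alone does not decide it. Index a matrix by $\mathbb Z$, with $t_{i,i\pm1}=1$ and all other entries $0$. Then $\sum_n(T^n)_{00}z^n=\sum_n\binom{2n}{n}z^{2n}=(1-4z^2)^{-1/2}$, so $G_0(z)=1-\sqrt{1-4z^2}$ by the renewal identity~\eqref{eq:UG}. We have $G_0(1/2)=1$ and $G_0'(z)\to\infty$ as $z\uparrow1/2$: the class $\mathbb Z$ is $1/2$-null recurrent. This matrix has integer entries and all row sums equal to $2$,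 which is what a count of ranks would demand of a class of rank one modules over a domain with $p=2$ and $\dim R+\alpha=1$. So counting ranks cannot settle the question. What suggests that the conjecture is true is a feature of Frobenius that the random walk lacks: when two modules agree generically, the error in comparing their pushforwards is supported in lower dimension, and is therefore smaller than the main term by a full factor $p^n$. Errors of this size leave no room for intermediate growth.

\subsection{Results}

\begin{theorem}\label{thm:A}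
For every finitely generated $R$-module $M$, the matrix $\operatorname{Mat}(M)$ has no $1/p^{\dim M+\alpha}$-null recurrent class.
\end{theorem}

The proof turns on one notion. For $c\in R$, let $F^e_*(c)$ be the endomorphism $F^e_*a\mapsto F^e_*(ca)$ of $F^e_*X$, obtained by applying the functor $F^e_*$ to multiplication by $c$ on $X$. It is $R$-linear. It should not be confused with the action of the scalar $c$ on the $R$-module $F^e_*X$, which is $F^e_*(c^{p^e})$; one may think of $F^e_*(c)$ as multiplication by $c^{1/p^e}$.

\begin{definition}\label{def:effective}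
An element $c\in R$ is \emph{effective} for a module $X$ if for some $e\ge0$ there are $R$-linear maps $f\colon X\to F^e_*X$ and $g\colon F^e_*X\to X$ such that $g\circ F^e_*(c)\circ f$ is an automorphism of $X$. We then say that $c$ is effective \emph{via} $(e,f,g)$, or via $e$.
\end{definition}

\begin{theorem}[spectral gap and characterization]\label{thm:B}
Let $X$ be indecomposable, $\delta=\dim X$ and $\lambda=p^{\delta+\alpha}$. The following are equivalent:
\begin{enumerate}
\item[(i)] $\limsup_eb_e(X)/p^{e(\delta-1+\alpha)}=\infty$;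
\item[(ii)] $X\to X$ and the class of $X$ is $\lambda^{-1}$-recurrent;
\item[(iii)] $X\to X$ and the class of $X$ is $\lambda^{-1}$-positive recurrent;
\item[(iv)] $\lim_eb_e(X)/\lambda^e$ exists and is positive;
\item[(v)] $P=\operatorname{Ann}X$ is prime and every $c\in R\setminus P$ is effective for $X$.
\end{enumerate}
Thus either $b_e(X)=O(p^{e(\delta-1+\alpha)})$, or $b_e(X)$ is asymptotic to a positive constant times $p^{e(\delta+\alpha)}$. Consequently, if $0<r<p^{-(\dim M-1+\alpha)}$ and $\operatorname{Mat}(M)$ has an $r$-recurrent class, then $r=p^{-(\dim M+\alpha)}$ and the class is $r$-positive recurrent. In particular $\operatorname{Mat}(M)$ has no $r$-null recurrent class for any $r$ in this range.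
\end{theorem}

We call $X$ \emph{F-recurrent} if it satisfies (i)--(v). Members of a class have the same annihilator and dimension (Lemma~\ref{lem:ann}), so by (ii) F-recurrence is a property of the class. If $\operatorname{Ann}Y=P$ is prime, then $Y_P$ is a nonzero vector space over $\kappa(P)=R_P/PR_P$, and we put $\operatorname{rk}Y=\dim_{\kappa(P)}Y_P$.

\begin{theorem}[classification and equidistribution]\label{thm:C}
Let $X$ be F-recurrent with annihilator $P$, and let $\mathcal C$ be its class.
\begin{enumerate}
\item[(1)] For $Y\in\mathcal C$, every indecomposable summand $Z\notin\mathcal C$ of $F_*Y$ satisfies $Z_P=0$.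
\item[(2)] There are numbers $u_Y>0$ $(Y\in\mathcal C)$ with $\sum_{Y\in\mathcal C}\operatorname{rk}(Y)u_Y=1$ such that, for every finitely generated module $N$ with $P$ minimal in $\operatorname{Supp}N$ and every $Y\in\mathcal C$,
\[
\lim_{n\to\infty}\frac{m_Y(F^n_*N)}{p^{n(\dim R/P+\alpha)}}=\ell_{R_P}(N_P)\,u_Y.
\]
\item[(3)] Every F-recurrent module with annihilator $P$ lies in $\mathcal C$. Hence $\operatorname{Mat}(M)$ has at most one $p^{-(\dim M+\alpha)}$-recurrent class for each prime $P\in\operatorname{Supp}M$ with $\dim R/P=\dim M$, namely a class whose members have annihilator $P$, and no others. All these classes are positive recurrent and aperiodic.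
\end{enumerate}
\end{theorem}

\begin{remark}\label{rem:ring}
Take $X=R$. A map $f\colon R\to F^e_*R$ is given by an element $f(1)=F^e_*a$, and $gF^e_*(c)f(1)=g'(F^e_*c)$ with $g'=g\circ F^e_*(a)$. So $c$ is effective for $R$ exactly when the map $R\to F^e_*R$, $1\mapsto F^e_*c$, splits for some $e$. Condition (v) is then the splitting condition that defines a strongly F-regular domain, $b_e(R)$ is the number of free summands of $F^e_*R$, and the limit in (iv) is the one that defines the F-signature. Effectiveness carries this splitting condition over to an arbitrary module.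
\end{remark}

Section~\ref{sec:node} shows the mechanism of the proof on the node $xy=0$, which also shows that the bounds in Theorems~\ref{thm:B} and~\ref{thm:C} are attained. Section~\ref{sec:renewal} translates recurrence into growth of $b_n$, and Section~\ref{sec:frob} collects the length and rank counts. Section~\ref{sec:dichotomy} proves the dichotomy behind Theorem~\ref{thm:A}; Sections~\ref{sec:gap} and~\ref{sec:equi} prove Theorems~\ref{thm:B} and~\ref{thm:C}.

\section{The node}\label{sec:node}

Let $k$ be perfect and $R=M=k[[x,y]]/(xy)$, so that $d=\dim M=1$, $\alpha=0$ and the critical value is $r=1/p$. Fix $q=p^e$ with $e\ge1$. Elements of $R$ are written uniquely as $a_0+\sum_{i\ge1}a_ix^i+\sum_{i\ge1}a_i'y^i$. The ring $R$ acts on $F^e_*R$ through the subring $R^q$ of $q$-th powers, which, as $k$ is perfect, consists of the series with all exponents divisible by $q$. Sorting exponents modulo $q$ gives a decomposition of $R^q$-modules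
\[
R=R^q\oplus\bigoplus_{i=1}^{q-1}x^ik[[x^q]]\oplus\bigoplus_{i=1}^{q-1}y^ik[[y^q]].
\]
The summand $x^ik[[x^q]]$ is generated by $F^e_*x^i$, whose annihilator is $\{r:r^qx^i=0\}=(y)$, and symmetrically for $y^i$. In the same way $R/x=k[[y]]=\bigoplus_{i=0}^{q-1}y^ik[[y^q]]$. Hence
\begin{equation}\label{eq:node}
F^e_*R\cong R\oplus(R/x)^{q-1}\oplus(R/y)^{q-1},\quad F^e_*(R/x)\cong(R/x)^q,\quad F^e_*(R/y)\cong(R/y)^q.
\end{equation}
The modules $R$, $R/x$, $R/y$ are cyclic, hence indecomposable, and have different annihilators. In this order,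
\[
\operatorname{Mat}(R)=\begin{pmatrix}1&p-1&p-1\\0&p&0\\0&0&p\end{pmatrix},
\]
the classes are the three singletons, and $G_R(z)=z$, $G_{R/x}(z)=G_{R/y}(z)=pz$. So $b_e(R)=1$ and $b_e(R/x)=q$: two modules of the same dimension with growth rates $1$ and $p$. We now see how the general argument finds these rates.

\emph{Comparison up to a multiplier.} The diagonal map $R\to R/x\oplus R/y$ and the map $R/x\oplus R/y\to R$, $(a,a')\mapsto ya+xa'$, compose to multiplication by $c=x+y$. Using these on each pair in~\eqref{eq:node}, and the maps $1$ and $c$ on the free summand, we get $R^{\oplus q}\to F^e_*R\to R^{\oplus q}$ with composite $c$. So $F^e_*R$ contains the maximal conceivable number of copies of $R$ ``up to $c$'', with the same $c$ for every $e$. The question is whether ``up to $c$'' can be removed.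

\emph{An effective multiplier can be removed.} Take $X=R/x=k[[y]]$. An element $c\notin(x)$ has image $vy^j$ in $X$ with $v$ a unit. For $q>j$, let $f(1)=F^e_*v^{-1}$ and let $g$ be the projection onto the summand generated by $F^e_*y^j$; then $gF^e_*(c)f(1)=1$, and $c$ is effective. To see this at work, note that $X$ is not a summand of $R$, but the maps $X\xrightarrow{\,y\,}R\to X$ compose to $y$, which is effective via $e=1$. Applying $F_*$ and composing with $f$ and $g$ factors the identity of $X$ through $F_*R$; this is the summand generated by $F_*y$. One Frobenius turned a comparison up to $y$ into a splitting.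

\emph{An ineffective multiplier bounds the multiplicity.} Take $X=R$. No $c\in\mathfrak m$ is effective. Indeed $F^e_*\mathfrak m=\mathfrak mF^e_*1\oplus(R/x)^{q-1}\oplus(R/y)^{q-1}$, and every map $R/x\to R$ or $R/y\to R$ has image in $(0:x)=(y)$ or $(0:y)=(x)$; so every $g\colon F^e_*R\to R$ sends $F^e_*\mathfrak m$ into $\mathfrak m$, which is also true for $e=0$. Now let $c$ be ineffective and $F^e_*R\cong R^b\oplus N'$. Each coordinate $g$ of the projection to $R^b$ has $g(F^e_*(ca))\in\mathfrak m$ for all $a$, since a unit value would make $c$ effective. The surjection $F^e_*R\to R^b\to k^b$ therefore factors through $F^e_*(R/cR)$, and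
\[
b_e(R)\le\mu\big(F^e_*(R/cR)\big).
\]
For $c=x+y$ the ring $R/cR\cong k[x]/(x^2)$ has dimension $0$ and length $2$, and we get $b_e(R)\le2$.

The general proof applies this alternative to a single multiplier that works for all $e$: if it is effective the growth rate is maximal, and if not the rate drops to that of a module of smaller dimension.

\emph{Sharpness.} There are exactly two $p^{-1}$-recurrent classes, $\{R/x\}$ and $\{R/y\}$, one for each component, so the bound in Theorem~\ref{thm:C}(3) is attained. For $X=R$ we have $b_e=1=p^{e(d-1+\alpha)}$, so the bound $O(p^{e(\delta-1+\alpha)})$ in Theorem~\ref{thm:B} is attained. Finally $G_R(1)=1$, so $\{R\}$ is $r$-recurrent for $r=1=p^{-(d-1+\alpha)}$; the range $r<p^{-(\dim M-1+\alpha)}$, in which only $r=p^{-(\dim M+\alpha)}$ allows recurrence, cannot be enlarged.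

\section{The renewal equation}\label{sec:renewal}

The definitions of recurrence involve first returns, while module theory controls all returns. The renewal equation links the two.

\begin{lemma}\label{lem:renewal}
Let $T$ be a nonnegative matrix with finitely many nonzero entries in each row, $X$ an index, and $r>0$. Put $t_n=(T^n)_{XX}$, so $t_0=1$, and put $f_n=f^{(n)}_{XX}$, $G=G_X$, $U(z)=U_X(z)=\sum_{n\ge0}t_nz^n$.
\begin{enumerate}
\item[(a)] $t_n=\sum_{i=1}^nf_it_{n-i}$ for $n\ge1$.
\item[(b)] $G(r)=1$ if and only if $(t_nr^n)$ is bounded and $\sum_nt_nr^n=\infty$.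
\item[(c)] If $(t_nr^n)$ is bounded and $t_nr^n\ge\varepsilon>0$ for all $n\ge n_0$, then $G(r)=1$ and $\sum_nnf_nr^n\le1/\varepsilon$.
\item[(d)] If $X$ and $Y$ lie in the same class, then $G_X(r)=1$ if and only if $G_Y(r)=1$, and in that case $\sum_nnf^{(n)}_{XX}r^n$ and $\sum_nnf^{(n)}_{YY}r^n$ are both finite or both infinite.
\end{enumerate}
\end{lemma}

\begin{proof}
(a) Cut a closed path of length $n$ at $X$ at the time $i$ of its first return.

(b) If $G(r)=1$, then $t_nr^n=\sum_i(f_ir^i)(t_{n-i}r^{n-i})\le1$ by induction on $n$. So we may assume on both sides that $(t_nr^n)$ is bounded. Then $U(z)$ converges for $0\le z<r$, so does $G(z)$ because $f_n\le t_n$, and (a) reads $U-1=GU$, that is,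
\begin{equation}\label{eq:UG}
G(z)=1-\frac1{U(z)}\qquad(0\le z<r).
\end{equation}
Let $z\uparrow r$. By monotone convergence $G(r)=1-1/U(r)$ with $U(r)\in[1,\infty]$, so $G(r)=1$ exactly when $U(r)=\infty$.

For (c) and (d), suppose that $G(r)=1$ and write $z=rw$ with $0<w<1$. By~\eqref{eq:UG},
\[
\sum_nf_nr^n(1+w+\dots+w^{n-1})=\frac{G(r)-G(rw)}{1-w}=\frac1{(1-w)U(rw)},
\]
and monotone convergence gives
\begin{equation}\label{eq:mean}
\sum_nnf_nr^n=\lim_{w\uparrow1}\frac1{(1-w)U(rw)}.
\end{equation}

(c) The sum $\sum t_nr^n$ diverges, so $G(r)=1$ by (b). Moreover $U(rw)\ge\varepsilon w^{n_0}/(1-w)$, so the limit in~\eqref{eq:mean} is at most $1/\varepsilon$.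

(d) Choose $i,j\ge1$ with $\beta=(T^i)_{YX}(T^j)_{XY}>0$. Concatenating paths gives $(T^{n+i+j})_{YY}\ge\beta(T^n)_{XX}$, and there is an inequality of the same form with $X$ and $Y$ exchanged. Hence boundedness and divergence in (b) pass between $X$ and $Y$. Also $U_Y(z)\ge\beta z^{i+j}U_X(z)$, so the limit~\eqref{eq:mean} for $Y$ is at most $\beta^{-1}r^{-i-j}$ times the limit for $X$, and symmetrically.
\end{proof}

\section{Lengths, ranks and annihilators of pushforwards}\label{sec:frob}

The functor $F^e_*$ does not change underlying groups or maps, so it is exact and commutes with direct sums. It commutes with localization at a multiplicative set $W$, because inverting $w^{p^e}$ is the same as inverting $w$. If $N$ has finite length over a local ring $S$ of characteristic $p$ with residue field $K$, then exactness applied to a composition series gives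
\begin{equation}\label{eq:length}
\ell_S(F^e_*N)=[K:K^{p^e}]\,\ell_S(N)=[K:K^p]^e\,\ell_S(N).
\end{equation}
For $q=p^e$, let $I^{[q]}$ be the ideal generated by the $q$-th powers of the elements, or of a set of generators, of an ideal $I$; then $I\cdot F^e_*N=F^e_*(I^{[q]}N)$. Put $\nu=\max(1,\mu(\mathfrak m))$. A monomial of degree at least $\nu q$ in $\nu$ generators of $\mathfrak m$ has an exponent at least $q$, so
\begin{equation}\label{eq:pigeon}
\mathfrak m^j=\mathfrak m^{[q]}\mathfrak m^{j-q}\qquad(j\ge\nu q).
\end{equation}
We also use the Hilbert--Samuel theorem: for $N\ne0$, the function $n\mapsto\ell(N/\mathfrak m^nN)$ agrees for large $n$ with a polynomial of degree $\dim N$.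

For $X\ne0$, the \emph{top primes} of $X$ are the minimal primes $P$ of $\operatorname{Ann}X$ with $\dim R/P=\dim X$, and $W_X$ is the complement of their union. It is a multiplicative set.

\begin{lemma}\label{lem:growth}
\begin{enumerate}
\item[(a)] For $Y\ne0$ there is a constant $C_Y$ with $\mu(F^e_*Y)\le C_Y\,p^{e(\dim Y+\alpha)}$ for all $e$.
\item[(b)] If $X$ is indecomposable, then $b_e(X)\le C_X\,p^{e(\dim X+\alpha)}$ for all $e$.
\item[(c)] If $X\ne0$ and $c\in W_X$, then $\mu(F^e_*(X/cX))=O(p^{e(\dim X-1+\alpha)})$.
\end{enumerate}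
\end{lemma}

\begin{proof}
(a) With $q=p^e$, equations~\eqref{eq:length} and~\eqref{eq:pigeon} give
\[
\mu(F^e_*Y)=\ell\big(F^e_*(Y/\mathfrak m^{[q]}Y)\big)=p^{e\alpha}\ell(Y/\mathfrak m^{[q]}Y)\le p^{e\alpha}\ell(Y/\mathfrak m^{\nu q}Y)=O(p^{e\alpha}q^{\dim Y}).
\]
(b) If $X^b\mid F^e_*X$, then $b\le b\,\mu(X)\le\mu(F^e_*X)$.

(c) A prime in $\operatorname{Supp}X/cX$ contains $\operatorname{Ann}X$ and $c$. A prime $Q\supseteq\operatorname{Ann}X$ with $\dim R/Q=\dim X$ is a top prime and does not contain $c$. So $X/cX$ is zero or has dimension at most $\dim X-1$, and (a) applies.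
\end{proof}

\begin{lemma}[clearing denominators]\label{lem:clear}
Let $W\subseteq R$ be a multiplicative set and $W^{-1}A\cong W^{-1}B$. There are maps $\sigma\colon A\to B$, $\tau\colon B\to A$ that become isomorphisms after inverting $W$, and $c\in W$, such that $\tau\sigma=c\cdot\mathrm{id}_A$.
\end{lemma}

\begin{proof}
For finitely generated modules over a Noetherian ring, $\operatorname{Hom}$ commutes with localization. Write the isomorphism as $\sigma/v$ and its inverse as $\tau'/v'$ with $v,v'\in W$. Then $\tau'\sigma-vv'$ vanishes in $W^{-1}\operatorname{End}(A)$, so it is killed by some $t\in W$. Put $\tau=t\tau'$ and $c=tvv'$.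
\end{proof}

The next formula says that the rate in Lemma~\ref{lem:growth}(b) is exactly the factor by which $F_*$ multiplies lengths at a top prime.

\begin{lemma}[Kunz]\label{lem:kunz}
Let $P$ be a prime with $\dim R/P=\delta$. Then $[\kappa(P):\kappa(P)^p]=p^{\delta+\alpha}$. Consequently, if $N_P$ has finite length, then $\ell_{R_P}((F^n_*N)_P)=p^{n(\delta+\alpha)}\ell_{R_P}(N_P)$.
\end{lemma}

\begin{proof}
Let $A=R/P$. For an $A$-module $N$ put $h(N)=\lim_n\ell(N/\mathfrak m^nN)/n^\delta$. Then $h(A)>0$, and $h(C)=0$ if $C_P=0$, since such a $C$ is zero or has dimension less than $\delta$. We compute $h(F_*A)$ in two ways.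

Let $\rho=[\kappa(P):\kappa(P)^p]=\dim_{\kappa(P)}(F_*A)_P$. Lemma~\ref{lem:clear} gives maps $A^\rho\to F_*A$ and $F_*A\to A^\rho$ whose cokernels vanish at $P$. A map $N'\to N$ with cokernel $C$ gives $\ell(N/\mathfrak m^nN)\le\ell(N'/\mathfrak m^nN')+\ell(C/\mathfrak m^nC)$. Hence $h(F_*A)=\rho\,h(A)$.

On the other hand $(\mathfrak m^n)^{[p]}=(\mathfrak m^{[p]})^n$, so $\ell(F_*A/\mathfrak m^nF_*A)=p^\alpha\ell(A/(\mathfrak m^{[p]})^nA)$ by~\eqref{eq:length}. Applying~\eqref{eq:pigeon} $n$ times gives $\mathfrak m^{p(n+\nu)}=(\mathfrak m^{[p]})^n\mathfrak m^{p\nu}$, so $\mathfrak m^{p(n+\nu)}\subseteq(\mathfrak m^{[p]})^n\subseteq\mathfrak m^{pn}$. Both $\ell(A/\mathfrak m^{pn}A)/n^\delta$ and $\ell(A/\mathfrak m^{p(n+\nu)}A)/n^\delta$ tend to $p^\delta h(A)$, so $h(F_*A)=p^{\alpha+\delta}h(A)$. Thus $\rho=p^{\delta+\alpha}$. The last assertion is~\eqref{eq:length} for $R_P$.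
\end{proof}

\begin{lemma}\label{lem:ann}
If $Y\mid F^n_*X$, then $\operatorname{Ann}X\subseteq\operatorname{Ann}Y$ and $\dim Y\le\dim X$; so the members of a class have the same annihilator and dimension. If $X\to X$, then $\operatorname{Ann}X$ is a radical ideal.
\end{lemma}

\begin{proof}
With $q=p^n$ we have $\operatorname{Ann}X\subseteq\{a:a^q\in\operatorname{Ann}X\}=\operatorname{Ann}F^n_*X\subseteq\operatorname{Ann}Y$. If $Y=X$ and $n\ge1$, this shows that $a^q\in\operatorname{Ann}X$ implies $a\in\operatorname{Ann}X$. If some power of $a$ lies in $\operatorname{Ann}X$, then so does $a^{q^i}$ for large $i$, and $i$ applications of the implication give $a\in\operatorname{Ann}X$.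
\end{proof}

\section{The dichotomy and the proof of Theorem~\ref{thm:A}}\label{sec:dichotomy}

We carry out the three steps seen on the node.

\subsection{One multiplier for all pushforwards}

If $\operatorname{Ann}X$ is radical, then $X^{\lambda^e}$ and $F^e_*X$ agree at the top primes, and Lemma~\ref{lem:clear} compares them up to an element $c_e$. This is not enough: both the exponent through which $c_e$ is effective and the constant in Lemma~\ref{lem:growth}(c) would depend on $e$. Instead we compare once, for $e=1$, and iterate. The $e$-fold composite is then multiplication by ``$c^{1+1/p+\dots+1/p^{e-1}}$'', whose exponent is below $p/(p-1)\le2$. Padding at each step makes it exactly $c^2$.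

\begin{lemma}\label{lem:uniform}
Let $X\ne0$ have radical annihilator, and let $\lambda=p^{\dim X+\alpha}$. There are $c\in W_X$ and, for every $e\ge0$, maps $X^{\lambda^e}\xrightarrow{\varphi_e}F^e_*X\xrightarrow{\psi_e}X^{\lambda^e}$ with $\psi_e\varphi_e=c^2\cdot\mathrm{id}$.
\end{lemma}

\begin{proof}
Let $I=\operatorname{Ann}X$, $W=W_X$, and let $P_1,\dots,P_s$ be the top primes. A prime containing $I$ and disjoint from $W$ lies in some $P_i$ by prime avoidance, and equals $P_i$ by minimality. So $W^{-1}(R/I)$ is a reduced Noetherian ring of dimension zero with primes $P_1,\dots,P_s$, that is, $W^{-1}(R/I)=\prod_i\kappa(P_i)$, and $W^{-1}X\cong\prod_i\kappa(P_i)^{r_i}$ for some $r_i$. Since $\dim R/P_i=\dim X$ for each $i$, Lemma~\ref{lem:kunz} gives $W^{-1}F_*X\cong\prod_i(F_*\kappa(P_i))^{r_i}\cong(W^{-1}X)^\lambda$. By Lemma~\ref{lem:clear} there are $\varphi\colon X^\lambda\to F_*X$, $\psi\colon F_*X\to X^\lambda$ and $c\in W$ with $\psi\varphi=c$.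

Let $\varphi_0=\mathrm{id}$ and $\psi_0=c^2$. Given $\varphi_e,\psi_e$, identify $(F_*X)^{\lambda^e}$ with $F_*(X^{\lambda^e})$ and put
\[
\varphi_{e+1}=F_*(\varphi_e)\circ\varphi^{\oplus\lambda^e},\qquad\psi_{e+1}=\psi^{\oplus\lambda^e}\circ F_*(c^{p-2})\circ F_*(\psi_e).
\]
We have $F_*(\psi_e)F_*(\varphi_e)=F_*(c^2)$, and $F_*(c^{p-2})F_*(c^2)=F_*(c^p)$ is the action of the scalar $c$, which commutes with $R$-linear maps. Therefore
\[
\psi_{e+1}\varphi_{e+1}=\psi^{\oplus\lambda^e}F_*(c^p)\,\varphi^{\oplus\lambda^e}=c\,(\psi\varphi)^{\oplus\lambda^e}=c^2.\qedhere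
\]
\end{proof}

The hypothesis on the annihilator is needed. For $R=k[[x]]$ with $k$ perfect and $X=R/x^2$, we have $\lambda=1$ and $W_X$ consists of units, so the lemma would give $X\mid F_*X$; but $x$ kills $F_*X$.

\subsection{Removing an effective multiplier}

\begin{lemma}\label{lem:transfer}
Let $c$ be effective for $X$ via $(e_0,f,g)$, and let $\sigma\colon X^m\to Q$ and $\tau\colon Q\to X^m$ satisfy $\tau\sigma=c\cdot\mathrm{id}$. Then $X^m\mid F^{e_0}_*Q$.
\end{lemma}

\begin{proof}
The composite $g^{\oplus m}\circ F^{e_0}_*(\tau)\circ F^{e_0}_*(\sigma)\circ f^{\oplus m}=(gF^{e_0}_*(c)f)^{\oplus m}$ is an automorphism of $X^m$ that factors through $F^{e_0}_*Q$.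
\end{proof}

\subsection{Summands that survive an endomorphism}

On the node we tested a map to $R$ by asking whether it takes a unit value. For a general $X$ we have no such test, since $\operatorname{End}(X)$ is not assumed local. Nakayama's lemma provides a substitute: an endomorphism congruent to the identity modulo $\mathfrak m$ is an automorphism. This reduces the problem to linear algebra in the finite-dimensional space of maps to $X$ reduced modulo $\mathfrak m$. The outcome is that each generator of the cokernel of an endomorphism destroys at most $\mu(X)$ copies of $X$.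

\begin{lemma}\label{lem:loss}
Let $X\ne0$, $N\cong X^b\oplus N'$, $\gamma\in\operatorname{End}_R(N)$, and $b'=\max\{0,\,b-\mu(X)\mu(N/\gamma N)\}$. There are maps $f\colon X^{b'}\to N$ and $g\colon N\to X^{b'}$ with $g\gamma f=\mathrm{id}$. In particular, if $\gamma$ factors through a module $Q$, then $X^{b'}\mid Q$.
\end{lemma}

\begin{proof}
Put $t=\mu(X)\mu(N/\gamma N)$ and assume $b'=b-t\ge1$. Let $V=\operatorname{Hom}_k(N/\mathfrak mN,X/\mathfrak mX)$, and let $L\subseteq V$ be the subspace of reductions $\bar h$ of maps $h\in\operatorname{Hom}_R(N,X)$. Precomposition with $\bar\gamma$ is a $k$-linear map $\gamma^*\colon V\to V$ with $\gamma^*L\subseteq L$. Its kernel on $V$ is $\operatorname{Hom}_k(N/(\mathfrak mN+\gamma N),X/\mathfrak mX)$, of dimension $t$. Since $L$ is finite-dimensional, $\dim L/\gamma^*L=\dim\ker(\gamma^*|_L)\le t$.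

Let $\eta\colon N\to X^b$ and $\iota\colon X^b\to N$ be the projection and the inclusion, and let $\eta_1,\dots,\eta_b$ be the components of $\eta$. The linear map $k^b\to L/\gamma^*L$, $(a_i)\mapsto\sum a_i\bar\eta_i$, has kernel of dimension at least $b-t=b'$. Choose $b'$ linearly independent vectors in the kernel and lift them to the rows of a $b'\times b$ matrix $A$ over $R$. Since $A$ has rank $b'$ modulo $\mathfrak m$, the map $A\colon R^b\to R^{b'}$ is onto by Nakayama's lemma, so there is a $b\times b'$ matrix $B$ over $R$ with $AB=1$. We let $A$ and $B$ act as maps $X^b\to X^{b'}$ and $X^{b'}\to X^b$.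

By the choice of the rows, the $j$-th component of $A\eta$ has reduction $\overline{h_j\gamma}$ for some $h_j\colon N\to X$. With $h=(h_j)\colon N\to X^{b'}$, the map $A\eta-h\gamma$ sends $N$ into $\mathfrak mX^{b'}$. Precompose with $\iota B$ and use $A\eta\iota B=AB=1$: for $\theta=h\gamma\iota B$, the map $1-\theta$ sends $X^{b'}$ into $\mathfrak mX^{b'}$. By Nakayama's lemma $\theta$ is surjective, and a surjective endomorphism of a Noetherian module is an automorphism. Put $f=\iota B$ and $g=\theta^{-1}h$. If $\gamma$ factors through $Q$, so does the identity of $X^{b'}$.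
\end{proof}

\subsection{The dichotomy}

\begin{proposition}\label{prop:dichotomy}
Let $X$ be indecomposable, $\delta=\dim X$ and $\lambda=p^{\delta+\alpha}$.
\begin{enumerate}
\item[(a)] If some $c\in W_X$ is not effective for $X$, then $b_e(X)=O(p^{e(\delta-1+\alpha)})$.
\item[(b)] If $\operatorname{Ann}X$ is radical and every element of $W_X$ is effective for $X$, then there is $e_0$ with $b_n(X)\ge\lambda^{n-e_0}$ for all $n\ge e_0$. In this case $X\to X$ and the class of $X$ is $\lambda^{-1}$-positive recurrent and aperiodic.
\end{enumerate}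
\end{proposition}

\begin{proof}
(a) Apply Lemma~\ref{lem:loss} to $N=F^e_*X$, $b=b_e(X)$ and $\gamma=F^e_*(c)$, for which $N/\gamma N=F^e_*(X/cX)$. If $b'\ge1$, then restricting $f$ to the first copy of $X$ and projecting $g$ to it shows that $c$ is effective. So $b'=0$, that is,
\[
b_e(X)\le\mu(X)\,\mu\big(F^e_*(X/cX)\big),
\]
and Lemma~\ref{lem:growth}(c) gives the bound.

(b) Take $c,\varphi_e,\psi_e$ from Lemma~\ref{lem:uniform}. The element $c^2\in W_X$ is effective via some $e_0$, which does not depend on $e$. Lemma~\ref{lem:transfer} with $\sigma=\varphi_e$, $\tau=\psi_e$ and $Q=F^e_*X$ gives $X^{\lambda^e}\mid F^{e+e_0}_*X$, so $b_{e+e_0}(X)\ge\lambda^e$ for all $e\ge0$. In particular $b_n(X)>0$ for $n\ge e_0$, so $X\to X$. The sequence $b_n(X)\lambda^{-n}$ is bounded by Lemma~\ref{lem:growth}(b) and is at least $\lambda^{-e_0}$ for $n\ge e_0$, so Lemma~\ref{lem:renewal}(c) gives positive recurrence. For aperiodicity, let $Y$ be in the class and choose $i,j$ with $Y\mid F^i_*X$ and $X\mid F^j_*Y$; then $b_n(Y)>0$ for all $n\ge e_0+i+j$.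
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:A}]
For $M=0$ the matrix is empty. Let $M\ne0$, $d=\dim M$, $r=p^{-(d+\alpha)}$, and let $X$ be a member of a class $\mathcal C$. By Lemma~\ref{lem:ann}, $\delta=\dim X\le d$ and $\operatorname{Ann}X$ is radical. If $\delta<d$, or if $\delta=d$ and some element of $W_X$ is not effective, then $b_n(X)\le Cp^{n(d-1+\alpha)}$ by Lemma~\ref{lem:growth}(b) or Proposition~\ref{prop:dichotomy}(a). Then $\sum_nb_n(X)r^n\le C\sum_np^{-n}<\infty$, and $\mathcal C$ is not $r$-recurrent by Lemma~\ref{lem:renewal}(b). Otherwise $\delta=d$ and every element of $W_X$ is effective, and $\mathcal C$ is $r$-positive recurrent by Proposition~\ref{prop:dichotomy}(b). In no case is $\mathcal C$ $r$-null recurrent.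
\end{proof}

F-finiteness keeps all modules finitely generated, which Lemmas~\ref{lem:growth}, \ref{lem:clear} and~\ref{lem:loss} require. That $R$ is local enters through $\mu$ and Nakayama's lemma. Krull--Schmidt was used only to define the matrix, to obtain~\eqref{eq:powers}, and to read $X^b\mid F^n_*X$ as $b_n(X)\ge b$. The relation $X\to X$ supplied the radical annihilator.

\section{The spectral gap: proof of Theorem~\ref{thm:B}}\label{sec:gap}

Two things must be added to the dichotomy: the annihilator in case (b) is prime, and the bounds $\lambda^{-e_0}\le b_n\lambda^{-n}\le C_X$ improve to a limit. The second comes from the following theorem.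

\medskip
\noindent\emph{Erd\H{o}s--Feller--Pollard renewal theorem.} Let $g_n\ge0$ $(n\ge1)$ satisfy $\sum g_n=1$ and $\gcd\{n:g_n>0\}=1$. Define $v_0=1$ and $v_n=\sum_{i=1}^ng_iv_{n-i}$. Then $v_n\to1/\sum_nng_n$, read as $0$ if the sum is infinite.
\medskip

Write $b_n=b_n(X)$ and $f_n=f^{(n)}_{XX}$. We prove (iii)$\Rightarrow$(ii)$\Rightarrow$(i)$\Rightarrow$(v)$\Rightarrow$(iii) and (v)$\Rightarrow$(iv)$\Rightarrow$(i).

\emph{(iii)$\Rightarrow$(ii)} holds by definition.

\emph{(ii)$\Rightarrow$(i).} If (i) fails, then $b_e\lambda^{-e}=O(p^{-e})$ is summable, and Lemma~\ref{lem:renewal}(b) contradicts (ii).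

\emph{(i)$\Rightarrow$(v).} By (i), $b_e>0$ for some $e\ge1$, so $\operatorname{Ann}X$ is radical by Lemma~\ref{lem:ann}. By (i) and Proposition~\ref{prop:dichotomy}(a), every element of $W_X$ is effective. Let $P_1,\dots,P_m$ be the minimal primes of $\operatorname{Ann}X$, with $P_1,\dots,P_s$ the top primes, so that $\operatorname{Ann}X=\bigcap_jP_j$. If $m=1$, then $\operatorname{Ann}X=P_1$ and $W_X=R\setminus P_1$, which is (v).

Suppose $m\ge2$. The idea is to find an element of $W_X$ whose action on $X$ factors through a sum of modules each living on one component, as $x+y$ on the node factors through $xR\oplus yR$. For $i\le s$ choose $c_i\in\bigcap_{j\ne i}P_j\setminus P_i$, which is possible because the prime $P_i$ contains no $P_j$ with $j\ne i$. Put $c=\sum_{i\le s}c_i$. Then $c\equiv c_i\not\equiv0$ modulo $P_i$ for $i\le s$, so $c\in W_X$ and $c$ is effective via some $e$. Multiplication by $c$ on $X$ is the composite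
\[
X\longrightarrow\bigoplus_{i\le s}c_iX\longrightarrow X
\]
of $a\mapsto(c_ia)_i$ and summation. By Lemma~\ref{lem:transfer}, $X\mid\bigoplus_{i\le s}F^e_*(c_iX)$, and by Krull--Schmidt $X\mid F^e_*(c_iX)$ for some $i$. Since $P_ic_i\subseteq\bigcap_jP_j=\operatorname{Ann}X$, the prime $P_i$ kills $c_iX$, hence kills $X$ by Lemma~\ref{lem:ann}. Then $P_i\subseteq\operatorname{Ann}X\subseteq P_j$ for $j\ne i$, a contradiction.

\emph{(v)$\Rightarrow$(iii) and (iv).} Here $\operatorname{Ann}X=P$ is radical and $W_X=R\setminus P$, so Proposition~\ref{prop:dichotomy}(b) gives (iii) and $b_n>0$ for $n\ge e_0$. By Lemma~\ref{lem:renewal}(a) and induction on $n$, a common divisor of $\{i:f_i>0\}$ divides every $n$ with $b_n>0$; hence $\gcd\{i:f_i>0\}=1$. The renewal theorem with $g_n=f_n\lambda^{-n}$ and $v_n=b_n\lambda^{-n}$ gives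
\[
\lim_n\frac{b_n}{\lambda^n}=\frac1{\sum_nnf_n\lambda^{-n}}>0.
\]

\emph{(iv)$\Rightarrow$(i)} holds because $b_e/p^{e(\delta-1+\alpha)}=p^e\,b_e/\lambda^e$.

The stated alternative is that (i) fails or (iv) holds. For the last assertions, let $d=\dim M$, let $0<r<p^{-(d-1+\alpha)}$, and let $X$ lie in an $r$-recurrent class of $\operatorname{Mat}(M)$, so $\delta\le d$. If $\delta<d$, or if $\delta=d$ and (i) fails, then $b_n=O(p^{n(d-1+\alpha)})$, so $\sum b_nr^n$ is bounded by a geometric series of ratio $rp^{d-1+\alpha}<1$, contradicting Lemma~\ref{lem:renewal}(b). Hence $\delta=d$ and (i)--(v) hold, so $G_X(\lambda^{-1})=1$ with $\lambda=p^{d+\alpha}$. A nonzero series with nonnegative coefficients and no constant term takes the value $1$ at no more than one positive $z$. So $r=\lambda^{-1}$, and the class is positive recurrent by (iii). This completes the proof of Theorem~\ref{thm:B}. \qed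

\section{Equidistribution: proof of Theorem~\ref{thm:C}}\label{sec:equi}

Let $\delta=\dim R/P$, $\lambda=p^{\delta+\alpha}$, and $T=\operatorname{Mat}(X)$. Every $Y\in\mathcal C$ is F-recurrent with annihilator $P$, and $\operatorname{rk}Y\ge1$.

\subsection{A Markov chain on the class}

By Lemma~\ref{lem:kunz}, $(F_*Y)_P$ has length $\lambda\operatorname{rk}Y$, and the summands of $F_*Y$ share this length among them. So it is natural to weight the transition from $Y$ to $Z$ by the share that the copies of $Z$ receive:
\[
Q_{YZ}=\frac{t_{YZ}\operatorname{rk}Z}{\lambda\operatorname{rk}Y}\qquad(Y,Z\in\mathcal C).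
\]
The row of $Y$ has sum at most $1$, with equality exactly when every summand $Z\notin\mathcal C$ of $F_*Y$ has $Z_P=0$. The ranks telescope along paths, and paths between members of $\mathcal C$ stay in $\mathcal C$, so
\begin{equation}\label{eq:Q}
(Q^n)_{YZ}=\frac{(T^n)_{YZ}\operatorname{rk}Z}{\lambda^n\operatorname{rk}Y},\qquad f^{(n)}_{YY}(Q)=f^{(n)}_{YY}\lambda^{-n},
\end{equation}
where $f^{(n)}_{YY}(Q)$ are the first-return coefficients of $Q$.

\emph{Proof of (1).} We show that the row of each $Y\in\mathcal C$ has sum $1$; recurrence leaves no room for mass to escape. For $Z\in\mathcal C$ let $h_n(Z)$ be the total $Q$-weight of the paths from $Z$ to $Y$ of length between $1$ and $n$ that do not pass through $Y$ at an intermediate step, with $h_0=0$. Splitting off the first step,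
\[
h_n(Z)=Q_{ZY}+\sum_{Z'\ne Y}Q_{ZZ'}h_{n-1}(Z'),
\]
so by induction $h_n(Z)\le\sum_{Z'}Q_{ZZ'}\le1$ for all $Z$ and $n$. For $Z=Y$, equation~\eqref{eq:Q} and Theorem~\ref{thm:B}(ii) give $h_n(Y)=\sum_{i\le n}f^{(i)}_{YY}\lambda^{-i}\to1$. Hence $\sum_{Z'}Q_{YZ'}=1$. \qed

\medskip
\noindent\emph{Markov chain convergence theorem.} Let $Q$ be a nonnegative matrix on a countable set $\mathcal C$ with all row sums $1$, such that $\mathcal C$ is a single class that is $1$-positive recurrent and aperiodic. Then there are $\pi_Z>0$ with $\sum_Z\pi_Z=1$ and $(Q^n)_{YZ}\to\pi_Z$ for all $Y,Z\in\mathcal C$.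
\medskip

Our $Q$ satisfies these hypotheses by (1), by~\eqref{eq:Q}, and by Theorem~\ref{thm:B}(iii),(iv). Put $u_Z=\pi_Z/\operatorname{rk}Z$, so that $\sum_Z\operatorname{rk}(Z)u_Z=1$. By~\eqref{eq:Q},
\begin{equation}\label{eq:pi}
b_n(Y)/\lambda^n=(Q^n)_{YY}\longrightarrow\pi_Y.
\end{equation}
The existence of this limit is Theorem~\ref{thm:B}(iv); what the convergence theorem adds is $\sum_Z\pi_Z=1$, which will turn lower bounds into limits.

\subsection{Proof of (2)}

Let $P$ be minimal in $\operatorname{Supp}N$, so that $N_P$ has finite length $l=\ell_{R_P}(N_P)\ge1$. Let $Y\in\mathcal C$ and $\rho=\operatorname{rk}Y$.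

\emph{Lower bound.} We compare $N$ with $Y$ at $P$ and transport the summands counted by~\eqref{eq:pi}. The module $N_P$ need not be killed by $P$, but a pushforward is. Choose $n_0$ with $P^{p^{n_0}}N_P=0$, so that $P^{[p^{n_0}]}N_P=0$, and let $N_1=F^{n_0}_*N$. Then $(N_1)_P$ is a $\kappa(P)$-vector space, of dimension $s=\lambda^{n_0}l$ by Lemma~\ref{lem:kunz}. Both $(Y^s)_P$ and $(N_1^\rho)_P$ are isomorphic to $\kappa(P)^{s\rho}$, so Lemma~\ref{lem:clear} gives $\sigma\colon Y^s\to N_1^\rho$, $\tau\colon N_1^\rho\to Y^s$ and $c\in R\setminus P=W_Y$ with $\tau\sigma=c$. Apply Lemma~\ref{lem:loss} to the module $F^e_*(Y^s)$, which has $Y^{s\,b_e(Y)}$ as a summand, and to $\gamma=F^e_*(c)=F^e_*(\tau)F^e_*(\sigma)$, which factors through $F^e_*(N_1^\rho)=(F^{e+n_0}_*N)^\rho$ and has cokernel $(F^e_*(Y/cY))^s$. By additivity of $m_Y$ and Lemma~\ref{lem:growth}(c),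
\[
\rho\,m_Y(F^{e+n_0}_*N)\ge s\,b_e(Y)-s\,\mu(Y)\,\mu\big(F^e_*(Y/cY)\big)=s\,b_e(Y)-O(p^{e(\delta-1+\alpha)}).
\]
Divide by $\rho\lambda^{e+n_0}$ and use~\eqref{eq:pi}:
\[
\liminf_n\frac{m_Y(F^n_*N)}{\lambda^n}\ge\frac{s\,\pi_Y}{\rho\lambda^{n_0}}=l\,u_Y.
\]

\emph{Upper bound.} By Krull--Schmidt, $\bigoplus_{Z\in\mathcal C}Z^{m_Z(F^n_*N)}$ is a summand of $F^n_*N$. Taking lengths at $P$ and using Lemma~\ref{lem:kunz},
\[
\sum_{Z\in\mathcal C}\operatorname{rk}(Z)\,\frac{m_Z(F^n_*N)}{\lambda^n}\le l.
\]
The lower bounds for the members $Z\ne Y$ already use up all of the right side except the share of $Y$. Precisely, by Fatou's lemma for series with nonnegative terms,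
\[
\limsup_n\,\rho\,\frac{m_Y(F^n_*N)}{\lambda^n}\le l-\sum_{Z\ne Y}\liminf_n\operatorname{rk}(Z)\frac{m_Z(F^n_*N)}{\lambda^n}\le l-l\sum_{Z\ne Y}\pi_Z=l\,\pi_Y=\rho\,l\,u_Y.
\]
The two bounds give (2). \qed

The minimality of $P$ in $\operatorname{Supp}N$ was used twice: to make $(N_1)_P$ a vector space, and to make the total length at $P$ finite.

\subsection{Proof of (3)}

Let $X'$ be F-recurrent with annihilator $P$. Then $P$ is minimal in $\operatorname{Supp}X'$, and (2) with $N=X'$ and $Y=X$ gives $X\mid F^n_*X'$ for large $n$, so $X'\to X$. Exchanging the roles of $X$ and $X'$ gives $X\to X'$. Hence $X'\in\mathcal C$.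

Now let $d=\dim M$ and let $X$ lie in a $p^{-(d+\alpha)}$-recurrent class of $\operatorname{Mat}(M)$. If $\dim X<d$, then $b_n(X)p^{-n(d+\alpha)}=O(p^{-n})$ by Lemma~\ref{lem:growth}(b), contradicting Lemma~\ref{lem:renewal}(b). So $\dim X=d$ and $X$ satisfies Theorem~\ref{thm:B}(ii). Its annihilator is then a prime $P$ with $\dim R/P=d$, and $P\supseteq\operatorname{Ann}M$ by Lemma~\ref{lem:ann}, so $P\in\operatorname{Supp}M$. By the previous paragraph $P$ determines the class. The class is positive recurrent and aperiodic by Theorem~\ref{thm:B}(v) and Proposition~\ref{prop:dichotomy}(b). This completes the proof of Theorem~\ref{thm:C}. \qed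

\begin{example}\label{ex:veronese}
Let $k$ be perfect, $p$ odd, and $S=k[[x,y]]=S_0\oplus S_1$, where $S_0$ and $S_1$ consist of the series all of whose monomials have even, respectively odd, degree. Let $R=S_0=k[[x^2,xy,y^2]]$, a complete domain of dimension $2$. The module $S_1\cong xS_1\subseteq R$ has rank one and is torsion-free, hence indecomposable, and $\mu(S_1)=2$. Write $S=\bigoplus_{0\le i,j<p}x^iy^jS^p$ with $S^p=\{g^p:g\in S\}$. As $p$ is odd, $g\mapsto g^p$ preserves the parity of degrees. So the $(i,j)$ piece of $F_*S_0$ is $S_0$ if $i+j$ is even and $S_1$ if $i+j$ is odd, and the reverse holds for $F_*S_1$. There are $(p^2+1)/2$ pairs with $i+j$ even. Thus $T=\operatorname{Mat}(R)$ has diagonal entries $(p^2+1)/2$ and off-diagonal entries $(p^2-1)/2$, with eigenvectors $(1,1)$ and $(1,-1)$ for the eigenvalues $p^2$ and $1$. Hence $T^n$ has diagonal entries $(p^{2n}+1)/2$ and off-diagonal entries $(p^{2n}-1)/2$. The class for $P=0$ is $\{S_0,S_1\}$, and $u_{S_0}=u_{S_1}=1/2$: for every module $N$ of positive rank, each of $S_0$ and $S_1$ occurs in $F^n_*N$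 with multiplicity asymptotic to $\frac12\ell_{R_P}(N_P)\,p^{2n}$.
\end{example}

\begin{thebibliography}{9}

\bibitem{MS}
Alapan Mukhopadhyay and Ilya Smirnov, \emph{A dynamical approach to Frobenius splitting}, arXiv:2610.40392 (2026).

\end{thebibliography}
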